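\title{Positively twisted torus knots are distinguished by their Alexander polynomials}

\begin{abstract}
We prove that two twisted torus knots $T(p,q;r,s)$ with $p>q>0$, $1\le r\le p+q$ and $s>0$ are isotopic as soon as their Alexander polynomials agree, and we list all coincidences among these knots. Every nontrivial knot of the family is the closure of a braid $\Delta_n^{2k}\beta$ with $k\ge1$ and $\beta$ conjugate to a positive braid of one of three explicit types. The full twist acts by the scalar $t^{n}$ in the reduced Burau representation, so the Alexander polynomial splits into layers indexed by the coefficients of the characteristic polynomial of $\beta$. The initial terms of these layers recover the braid up to six explicit conjugacies.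
\end{abstract}

\section{Introduction}\label{sec:intro}

A twisted torus knot $T(p,q;r,s)$ is obtained from the torus knot $T(p,q)$, drawn on the standard flat torus, by choosing a disk that meets $r$ adjacent strands and inserting $s$ full twists along it. For $p,q>0$ we take $T(p,q)$ to be the positive torus knot, and $s>0$ means that the inserted twists have the same handedness as the crossings of $T(p,q)$. Section~\ref{subsec:def} makes the choice of the disk precise. We work in the range
\begin{equation}\label{eq:range}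
p>q>0,\qquad \gcd(p,q)=1,\qquad 1\le r\le p+q,\qquad s>0 .
\end{equation}
Knots are unoriented, $\Delta_K(t)$ is the Alexander polynomial of $K$, and $f\doteq g$ means $f=\pm t^{j}g$ for some integer $j$. The problem solved here is the following conjecture from the paper of Adnan and Park \cite{AP}.

\begin{quote}
\emph{Let $K=T(p,q;r,s)$ and $K'=T(p',q';r',s')$ satisfy \eqref{eq:range} with $r<p+q$ and $r'<p'+q'$. If $\Delta_K\doteq\Delta_{K'}$, then $K$ is isotopic in $S^3$ to $K'$ or to the mirror image of $K'$.}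
\end{quote}

The model case is $r=1$, where twisting does nothing and $K=T(p,q)$. For $p>q\ge2$,
\[
\frac{\Delta_{T(p,q)}(t)}{1-t}=\frac{1-t^{pq}}{(1-t^p)(1-t^q)}=1+t^q+(\text{higher terms}),
\]
so the first positive exponent of this power series gives $q$, and then $\deg\Delta_{T(p,q)}=(p-1)(q-1)$ gives $p$. One may hope that positive twisting leaves such gaps visible. The conclusion cannot be that the parameters agree: $T(p,q;1,s)$ does not depend on $s$, and $T(p,q;q,s)=T(p+sq,q)$ (Proposition~\ref{prop:braid}). The mirror image is allowed for because the Alexander polynomial does not see it. The conjecture is true, the mirror image is never needed, and the value $r=p+q$ may be included.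

\begin{theorem}\label{thm:main}
Let $K=T(p,q;r,s)$ and $K'=T(p',q';r',s')$ both satisfy \eqref{eq:range}. If $\Delta_K\doteq\Delta_{K'}$, then $K$ and $K'$ are isotopic.
\end{theorem}

A proof has to produce an isotopy whenever two different parameter sets give the same polynomial, so it has to find all such coincidences. They are best described in terms of braids. In the braid group $B_n$, with all generators $\sigma_i$ positive crossings, put
\[
\delta_m=\sigma_1\sigma_2\cdots\sigma_{m-1},\qquad \bar\delta_m=\sigma_{m-1}\cdots\sigma_2\sigma_1,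
\]
and let $\Delta_m$ be the half twist on the first $m$ strands, so that $\Delta_m^2$ is the full twist; $\delta_1=\bar\delta_1=\Delta_1=1$. (An integer subscript on $\Delta$ always means a half twist, a knot as subscript always means the Alexander polynomial.)

A \emph{normal form} consists of integers $n\ge2$, $k\ge1$ and one of the following symbols, each of which names a braid $\beta\in B_n$ with exponent sum $\ell$:
\begin{itemize}
\item $\mathrm T$: $\beta=\delta_n$, $\ell=n-1$;
\item $\mathrm A(b,r,s)$: $\beta=\delta_n^b\Delta_r^{2s}$, where $1\le b\le n-1$, $\gcd(b,n)=1$, $2\le r\le n-1$, $s\ge1$; $\ell=(n-1)b+r(r-1)s$;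
\item $\mathrm B(q,c)$: $\beta=\delta_n^q\bar\delta_q^{\,c}$, where $2\le q\le n-1$, $c\ge -q$, $c>q-n$, $\gcd(q,n+c)=1$; $\ell=(n-1)q+(q-1)c$. For this type we write $p=n+c$.
\end{itemize}
The \emph{knot of the normal form} is the closure of $\Delta_n^{2k}\beta$.

\begin{table}[ht]
\centering
\begin{tabular}{l|c|c|l}
parameters & $n$ & $k$ & symbol\\ \hline
$q=1<r$ & $r$ & $s$ & $\mathrm T$\\
$q\ge2$, $r=1$ & $q$ & $\lfloor p/q\rfloor$ & $\mathrm T$ if $b=1$, $\ \mathrm B(b,0)$ if $b\ge2$\\
$q\ge2$, $r=q$ & $q$ & $\lfloor p/q\rfloor+s$ & $\mathrm T$ if $b=1$, $\ \mathrm B(b,0)$ if $b\ge2$\\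
$2\le r<q$ & $q$ & $\lfloor p/q\rfloor$ & $\mathrm A(b,r,s)$\\
$r>q\ge2$ & $r$ & $s$ & $\mathrm B(q,p-r)$
\end{tabular}
\caption{The normal form of $T(p,q;r,s)$; here $b$ is the remainder of $p$ modulo $q$.}\label{tab:nf}
\end{table}

\begin{theorem}\label{thm:list}
Let $K=T(p,q;r,s)$ satisfy \eqref{eq:range}.
\begin{enumerate}
\item[(a)] $K$ is the unknot if and only if $q=r=1$. Otherwise $K$ is the knot of the normal form given in Table~\ref{tab:nf}.
\item[(b)] The pair $(n,k)$ of a normal form is determined by the Alexander polynomial of its knot.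
\item[(c)] Two different normal forms with the same $(n,k)$ give equal Alexander polynomials if and only if their knots are isotopic, if and only if they are linked by a chain of the following relations, each valid for every $k$.
\begin{itemize}
\item[(I1)] $\mathrm A(b,n-b,1)\leftrightarrow \mathrm A(n-b,b,1)$ for $2\le b\le n-2$.
\item[(I2)] $\mathrm A(1,n-1,s+1)\leftrightarrow\delta_n^{n-1}\Delta_{n-1}^{2s}$ for $n\ge3$, $s\ge0$; the right side is $\mathrm B(n-1,0)$ for $s=0$ and $\mathrm A(n-1,n-1,s)$ for $s\ge1$.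
\item[(I3)] $\mathrm A(q,q,s)\leftrightarrow\mathrm B(q,qs)$ (the same braid).
\item[(I4)] $\mathrm A(1,n-2,1)\leftrightarrow\mathrm B(n-2,-1)$ for $n\ge4$.
\item[(I5)] $\mathrm A(q,q-1,1)\leftrightarrow\mathrm B(q,q-2)$ for $q\ge3$, $n\equiv1\pmod q$.
\item[(I6)] $\mathrm A(1,2,1)\leftrightarrow\mathrm B(2,-2)$ for $n=5$; this occurs only when $r=p+q$ is allowed.
\end{itemize}
\end{enumerate}
\end{theorem}

Reading Table~\ref{tab:nf} backward, every normal form occurs: $\mathrm T$ is $T(kn+1,n;1,1)$, $\mathrm A(b,r,s)$ is $T(kn+b,n;r,s)$, and $\mathrm B(q,c)$ is $T(n+c,q;n,k)$, with $c=-q$ corresponding to $r=p+q$. In particular the closure of $\Delta_n^{2k}\beta$ is always a knot. Each relation is an identity between twisted torus knots; for instance (I6) reads $T(5k+1,5;2,1)=T(3,2;5,k)$.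

The point of the normal forms is the factor $\Delta_n^{2k}$. It acts as the scalar $t^{nk}$ in the reduced Burau representation $\psi$, so the Alexander polynomial is governed by $\det(I-x\psi(\beta))$ at $x=t^{nk}$. The coefficient $E_j$ of $x^j$ enters shifted by $t^{jnk}$, and an initial segment of each of these \emph{layers} can be read off before the next layer interferes. Section~\ref{sec:small} shows this on three and four strands. Section~\ref{sec:braids} establishes the normal forms and Section~\ref{sec:iso} the six isotopies. Sections~\ref{sec:layers} and~\ref{sec:compute} set up and compute the layers, and Section~\ref{sec:compare} compares them.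

The hypothesis $s>0$ cannot be dropped from Theorem~\ref{thm:main}. The braid description of Proposition~\ref{prop:braid}(a) holds for all $s$, so $T(3,2;2,-3)$ is the closure of $\sigma_1^{-3}$ and $T(3,2;1,1)$ is the closure of $\sigma_1^3$; these are the two trefoils, which have the same polynomial and are not isotopic.

Throughout, $O(t^a)$ denotes an element of $t^a\mathbb Z[[t]]$, and $[\![\,\cdot\,]\!]$ equals $1$ if the enclosed condition holds and $0$ otherwise.

\section{The method on three and four strands}\label{sec:small}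

The reduced Burau representation $\psi$ of $B_n$ acts on the free $\mathbb Z[t^{\pm1}]$-module $V$ with basis $e_1,\dots,e_{n-1}$ by
\begin{equation}\label{eq:burau}
\sigma_ie_i=-te_i,\qquad \sigma_ie_{i-1}=e_{i-1}+te_i,\qquad \sigma_ie_{i+1}=e_{i+1}+e_i,
\end{equation}
with all other $e_j$ fixed. Words act as compositions of maps, so the rightmost letter acts first. Burau's theorem \cite[Theorem~3.11]{Birman} states that for $\alpha\in B_n$ whose closure $\hat\alpha$ is a knot,
\begin{equation}\label{eq:burauthm}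
\frac{1-t^n}{1-t}\,\Delta_{\hat\alpha}(t)\doteq\det\bigl(I-\psi(\alpha)\bigr).
\end{equation}
The basis is adapted to $\delta_n$. Put $e_n=-(e_1+\dots+e_{n-1})$, read indices modulo $n$, and let $S$ be the cyclic shift $e_i\mapsto e_{i+1}$.

\begin{lemma}\label{lem:shift}
$\psi(\delta_n)=tS$, and hence $\psi(\Delta_n^2)=\psi(\delta_n^n)=t^n$.
\end{lemma}

\begin{proof}
Let $i\le n-2$. The letters $\sigma_{n-1},\dots,\sigma_{i+2}$ fix $e_i$; then $\sigma_{i+1}e_i=e_i+te_{i+1}$ and $\sigma_i(e_i+te_{i+1})=te_{i+1}$; and $\sigma_{i-1},\dots,\sigma_1$ fix $e_{i+1}$. For $i=n-1$ we get $\sigma_{n-1}e_{n-1}=-te_{n-1}$, and each further letter $\sigma_j$ adds $-te_j$, so $\delta_ne_{n-1}=-t(e_{n-1}+\dots+e_1)=te_n$. Summing, $\delta_ne_n=-t(e_2+\dots+e_n)=te_1$.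
\end{proof}

For a normal form define the layers $E_j$ and the polynomial $P$ by
\begin{equation}\label{eq:layers}
\chi(x)=\det\bigl(I-x\psi(\beta)\bigr)=1+\sum_{j=1}^{n-1}E_jx^j,\qquad P(t)=\chi(t^{nk}).
\end{equation}
By Lemma~\ref{lem:shift}, $P=\det(I-\psi(\Delta_n^{2k}\beta))$ is the right side of \eqref{eq:burauthm}. In the two examples we need the powers of $\sigma_1$: for every integer $c$,
\[
\sigma_1^ce_1=(-t)^ce_1,\qquad \sigma_1^ce_2=e_2+\phi_ce_1,\qquad \phi_c=\frac{1-(-t)^c}{1+t},
\]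
because $\phi_0=0$ and $\phi_{c+1}=1-t\phi_c$.

\begin{example}[three strands]\label{ex:three}
Let $\beta=\delta_3\sigma_1^{2s}$ with $s\ge0$; this is $\mathrm T$ for $s=0$ and $\mathrm A(1,2,s)$ for $s\ge1$. The other symbols for $n=3$ are $\mathrm A(2,2,s)$ and $\mathrm B(2,c)$ with $c\ge0$ even, and (I2), (I3) reduce them to this family. The map $S\psi(\sigma_1^{2s})$ sends $e_1\mapsto t^{2s}e_2$ and $e_2\mapsto -e_1+(\phi_{2s}-1)e_2$. Its trace is $\phi_{2s}-1$ and its determinant is $t^{2s}$, so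
\[
P=1+t^{3k}E_1+t^{6k+2s+2},\qquad E_1=t(1-\phi_{2s})=\begin{cases}t,&s=0,\\ t^2-t^3+\dots+t^{2s},&s\ge1.\end{cases}
\]
Normalize $\Delta_K$ to have constant term $1$. Then $\Delta_K/(1-t)=P/(1-t^3)=1+t^3+O(t^4)$ shows $n=3$, so $P$ is known. The first positive exponent of $P$ is $3k+1$ or $3k+2$, which gives $k$, and $\deg P=6k+2s+2$ gives $s$.
\end{example}

\begin{example}[four strands]\label{ex:four}
For $n=4$ these crude invariants no longer suffice. Compare $\mathrm A(1,2,s)$, with $\beta=\delta_4\sigma_1^{2s}$, and $\mathrm B(2,c)$, with $\beta=\delta_4^2\sigma_1^c$; the exponent sums $3+2s$ and $6+c$ agree when $c=2s-3$. The map $S\psi(\sigma_1^{2s})$ sends $e_1\mapsto t^{2s}e_2$, $e_2\mapsto e_3+\phi_{2s}e_2$, $e_3\mapsto e_4$, and has trace $\phi_{2s}-1$. The map $S^2\psi(\sigma_1^c)$ sends $e_1\mapsto(-t)^ce_3$, $e_2\mapsto e_4+\phi_ce_3$, $e_3\mapsto e_1$, and has trace $-1$. Therefore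
\[
E_1^{\mathrm A}=t^2-t^3+\dots+t^{2s},\qquad E_1^{\mathrm B}=t^2 .
\]
The higher layers contribute to $P$ only in degrees above $8k$ (Lemma~\ref{lem:layers}). For $s\ge2$ the coefficient of $t^{4k+3}$ in $P$ is $-1$ for the first knot and $0$ for the second, so $T(4k+1,4;2,s)$ and $T(2s+1,2;4,k)$ have different polynomials. For $s=1$, $c=-1$ the first layers agree, and indeed the knots are isotopic by (I4).
\end{example}

The general proof follows this pattern. Its difficulty is that the layers overlap: $E_1$ may have degree far above $nk$, and only its first $nk$ or so coefficients are visible directly. We therefore need exact formulas for the low-order terms of $E_1$ and $E_2$, and, in two cases, a finer expansion in which the first nonzero layer comes late.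

\section{Twisted torus knots as closed braids}\label{sec:braids}

\subsection{The twisting disk}\label{subsec:def}

Let $F=\mathbb R^2/\mathbb Z^2$ be the standard torus in $S^3$, bounding the unknotted solid torus $U$, with coordinates $(u,v)$, where $u$ is longitudinal and $v$ meridional for $U$. Let $\rho$ be a radial coordinate normal to $F$. The torus knot $T(p,q)$ is
\[
K_{p,q}=\{(u,v): pu-qv\in\mathbb Z\},
\]
a line of direction $(q,p)$, and $S^3$ is oriented so that it is positive. The function $pu-qv$ counts strands. For $1\le r\le p+q$, a \emph{disk meeting $r$ adjacent strands} is a thin disk $D$ normal to $F$ along an arc $\gamma\subset F$ that is the embedded image of a segment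
\[
[z,\,z+(x,-y)],\qquad x,y\ge0,\qquad px+qy=r-\tfrac12,
\]
with $z$ on the line $pu-qv\equiv-\frac14 \pmod 1$. Along the segment $pu-qv$ increases by $r-\frac12$, starting from $-\frac14$ modulo $1$, so $\gamma$ crosses exactly $r$ consecutive strands, all in the same direction (Figure~\ref{fig:arc}). The knot $T(p,q;r,s)$ is obtained by replacing the $r$ parallel strands through $D$ by $s$ positive full twists.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=3.6]
\begin{scope}
\clip (0,0) rectangle (1,1);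
\foreach \j in {-2,...,3} \draw ({\j/3},0) -- ({(\j+2)/3},1);
\end{scope}
\draw[gray] (0,0) rectangle (1,1);
\draw[very thick] (0.15,0.85) -- (0.85,0.15);
\fill (0.15,0.85) circle (0.015);
\node[above left] at (0.16,0.84) {$z$};
\node[below] at (0.5,0) {$u$};
\node[left] at (0,0.5) {$v$};
\end{tikzpicture}
\caption{The torus knot $3u-2v\in\mathbb Z$ on the flat torus (thin lines) and an arc (thick) crossing $r=4$ adjacent strands. Since $4$ exceeds both $3$ and $2$, no horizontal or vertical arc of this kind is embedded.}\label{fig:arc}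
\end{figure}

We use the following standard fact: a full twist along $D$ is a $\pm1$ surgery on the unknot $\partial D$, so the result depends only on the isotopy class of $\partial D$ in the complement of the knot.

The definition does not depend on the choices. If $x,y>0$, the image of the segment is embedded: otherwise a lattice vector $(i,-j)$ with $i,j\ge1$ lies on $[0,(x,-y)]$, and $p+q\le pi+qj\le r-\frac12$, which is false. This is where the bound $r\le p+q$ enters. The horizontal arc ($y=0$) is embedded if $r\le p$, the vertical arc ($x=0$) if $r\le q$. Hence the allowed pairs $(x,y)$ form a connected set. The line $pu-qv\equiv-\frac14$ is one closed curve, and translations along it preserve $K_{p,q}$. As $(x,y)$ and $z$ vary, the endpoints of $\gamma$ stay on the lines $pu-qv\equiv\mp\frac14$, so $\partial D$ moves by an isotopy in the complement of $K_{p,q}$.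

\begin{remark}
The involution $(u,v)\mapsto(-u,-v)$ extends to an orientation-preserving involution of $S^3$. It reverses $K_{p,q}$ and maps an allowed arc to the allowed arc with the same $(x,y)$ and initial point $-z-(x,-y)$. So these knots are invertible, and ignoring orientations loses nothing.
\end{remark}

\subsection{Braid identities}

We regard $B_m=\langle\sigma_1,\dots,\sigma_{m-1}\rangle$ as a subgroup of $B_n$ for $m\le n$, and $X\sim Y$ means conjugate in $B_n$. Recall that $\Delta_m^2=\delta_m^m=\bar\delta_m^{\,m}$ is central in $B_m$, that $\Delta_m=\Delta_{m-1}\bar\delta_m$, and that conjugation by $\Delta_n$ is the flip $\sigma_i\mapsto\sigma_{n-i}$. Conjugate braids have isotopic closures, and for $\alpha,\alpha'\in B_{n-1}$ the closure of $\alpha\sigma_{n-1}\alpha'\in B_n$ is isotopic to that of $\alpha\alpha'\in B_{n-1}$ (destabilization). One application of the braid relation gives the sliding rules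
\begin{align}
(\sigma_i\cdots\sigma_j)\,\sigma_l&=\sigma_{l+1}\,(\sigma_i\cdots\sigma_j) &&(i\le l\le j-1),\label{eq:up}\\
(\sigma_j\cdots\sigma_i)\,\sigma_l&=\sigma_{l-1}\,(\sigma_j\cdots\sigma_i) &&(i+1\le l\le j).\label{eq:down}
\end{align}
Fix $q\ge1$. For $j\ge q$ put
\[
w_j=\sigma_j\sigma_{j-1}\cdots\sigma_{j-q+1},\qquad v_j=\sigma_{j-1}\cdots\sigma_{j-q+1},
\]
so that $w_j=\sigma_jv_j$, $v_q=\bar\delta_q$ and $w_q=\bar\delta_{q+1}$.

\begin{lemma}\label{lem:ident}
Let $1\le q\le n-1$.
\begin{enumerate}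
\item[(a)] $\delta_n^q=\delta_{n-1}^qw_{n-1}$, and $\delta_n^q=\Delta_q^2X_q$ with $X_q=w_qw_{q+1}\cdots w_{n-1}$.
\item[(b)] $w_jv_{j+1}=v_jw_j$ for $j\ge q$.
\item[(c)] $\delta_n^{n-1}=\Delta_{n-1}^2\bar\delta_n$; equivalently, $\delta_n^{-1}=\Delta_n^{-2}\Delta_{n-1}^2\bar\delta_n$.
\item[(d)] There is $\xi\in B_{n-1}$ with $\xi\delta_n\xi^{-1}=\bar\delta_n$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Induction on $q$; for $q=1$ the claim is $\delta_n=\delta_{n-1}\sigma_{n-1}$. For $q+1\le n-1$, \eqref{eq:up} gives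
\[
\delta_n^{q+1}=\delta_{n-1}^q\,\sigma_{n-1}\cdots\sigma_{n-q}\,\delta_n=\delta_{n-1}^q\,\delta_n\,\sigma_{n-2}\cdots\sigma_{n-q-1}=\delta_{n-1}^{q+1}\,\sigma_{n-1}\cdots\sigma_{n-q-1}.
\]
Iterating in $n$ down to $\delta_q^q=\Delta_q^2$ gives the second formula. (b) The letters of $v_{j+1}$ are $\sigma_j,\dots,\sigma_{j-q+2}$; apply \eqref{eq:down} to each. (c) is (a) with $q=n-1$. (d) Induction on $n$, with nothing to prove for $n=2$. Conjugating $\delta_n=\delta_{n-1}\sigma_{n-1}$ by $\delta_{n-1}^{-1}$ gives $\sigma_{n-1}\delta_{n-1}$. By induction an element of $B_{n-2}$ conjugates $\delta_{n-1}$ to $\bar\delta_{n-1}$, and it commutes with $\sigma_{n-1}$.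
\end{proof}

\subsection{Braids containing a full twist}

We want a braid that contains a full twist on all of its strands. For $r\le q$ the $q$-strand braid has one, since $p>q$. For $r>q$ we aim at a braid on exactly $r$ strands, so that the inserted twists themselves become the central factor.

\begin{proposition}\label{prop:braid}
Let $K=T(p,q;r,s)$ satisfy \eqref{eq:range}.
\begin{enumerate}
\item[(a)] If $r\le q$, then $K$ is the closure of $\delta_q^p\Delta_r^{2s}\in B_q$.
\item[(b)] If $r>q$, then $K$ is the closure of $\Delta_r^{2s}\delta_r^q\bar\delta_q^{\,p-r}\in B_r$.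
\end{enumerate}
\end{proposition}

\begin{proof}
We first fix how geometric braids are read. Take $m$ equally spaced points on a circle in a disk, cut the circle at a further point, number the points $1,\dots,m$ starting from the cut, and straighten the cut circle to a segment. Under rotation by $1/m$ turn one point crosses the cut and passes all other points on the same side, so a positive rotation is $\delta_m$ or $\bar\delta_m$, depending on the direction in which words are read. A twist along a neighborhood of an arc of the cut circle containing the first $r$ points is $\Delta_r^2$. Reversing all words exchanges $\delta_m$ and $\bar\delta_m$, fixes each $\Delta_r^2$, and does not change the unoriented closure (turn the diagram over). So if $W$ is a product of commuting full twists, the closures of $W\delta_m^a$ and $W\bar\delta_m^{\,a}$ agree, and we may take the rotation to be $\delta_m$.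

(a) Take $\gamma$ vertical. In a slight enlargement of $U$, the knot $K_{p,q}$ is a closed $q$-braid in which $q$ points on a circle rotate by $p/q$ turns, that is, $\delta_q^p$. The disk $D$ lies in a meridian plane and is a neighborhood of an arc of the circle containing $r$ consecutive points.

(b) For $r>p$ no horizontal arc is available. We obtain one by passing to $p^+=p+q\ge r$, at the cost of one negative twist.

\emph{Step 1: shear.} Let $\gamma^+$ be a horizontal arc for $K_{p^+,q}$ crossing $r$ strands, at height $v_0$, with displacement $(x,0)$, where $p^+x=r-\frac12$ and so $x<1$. Let $D^+$ be its disk. The shear $(u,v)\mapsto(u,v-u)$ extends radially over a slightly larger solid torus $U^+\supset U\cup D^+$. It maps $K_{p^+,q}$ to $K_{p,q}$, and $\gamma^+$ to an arc with displacement $(x,-x)$ and $px+qx=r-\frac12$, which is allowed. On $U^+$ the shear is isotopic to a full twist along a meridian disk $M=\{u=u_1\}$, negative because it lowers $p^+$ to $p$. We take $u_1$ just before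 the initial point of $\gamma^+$; then $M\cap D^+=\emptyset$ and $(u_1,v_0)\notin K_{p^+,q}$. Thus $K$ is obtained from $K_{p^+,q}$ by $s$ positive full twists along $D^+$ and one negative full twist along $M$.

\emph{Step 2: make the second disk horizontal.} Choose $\epsilon>0$ so that no point $(u_1,v)$ with $|v-v_0|\le\epsilon$ lies on $K_{p^+,q}$, and put $v^*=v_0+1-\epsilon$. Let $M'\subset M$ be a thin strip around the arc $\{u=u_1,\ v_0+\epsilon\le v\le v^*\}$. It contains all $q$ points of $K_{p^+,q}\cap M$, so $\partial M$ and $\partial M'$ cobound an annulus in $M$ disjoint from $K_{p^+,q}$ and from $D^+$, and we may twist along $M'$ instead of $M$. Move $M'$ by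
\[
(u_1,v,\rho)\longmapsto\Bigl(u_1+\tau\tfrac{q}{p^+}(v^*-v),\ v+\tau(v^*-v),\ \rho\Bigr),\qquad 0\le\tau\le1 .
\]
Points move in the direction $(q,p^+)$ of the knot, so a point lies on the knot at time $\tau$ if and only if it did at time $0$; in particular $\partial M'$ stays off the knot. The disks stay embedded: for $\tau<1$ the $v$-coordinate is injective along the arc, and for $\tau=1$ the $u$-coordinate is, since $q/p^+<1$. They stay in $v_0<v<v_0+1$, so they avoid $D^+$. At $\tau=1$ we have a disk in the level $v=v^*$ around an arc that starts at $u_1$ and contains $q$ points of the knot.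

\emph{Step 3: read the braid.} In a slight enlargement of the complementary solid torus, with $v$ as time and the $u$-circle cut at $u_1$, the knot $K_{p^+,q}$ is the closed $p^+$-braid $\delta_{p^+}^q$. The disk $D^+$ encloses the first $r$ points at level $v_0$, the moved disk encloses the first $q$ points at level $v^*$, and no point crosses the cut between the levels $v^*$ and $v_0+1$. The twists $\Delta_r^{2s}$ and $\Delta_q^{-2}$ commute because $B_q\subset B_r$. Hence $K$ is the closure of $\Delta_r^{2s}\Delta_q^{-2}\delta_{p^+}^q\in B_{p^+}$.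

\emph{Step 4: destabilize.} For $r\le n\le p^+$ put $\alpha_n=\Delta_r^{2s}\,\bar\delta_q^{\,p^+-n}\Delta_q^{-2}\delta_n^q\in B_n$. Let $n>r$. By Lemma~\ref{lem:ident}(a), $\delta_n^q=\delta_{n-1}^q\sigma_{n-1}v_{n-1}$, and this is the only occurrence of $\sigma_{n-1}$ in $\alpha_n$. Destabilizing replaces $\delta_n^q$ by $\delta_{n-1}^qv_{n-1}$, and by Lemma~\ref{lem:ident}(a),(b),
\[
\delta_{n-1}^qv_{n-1}=\Delta_q^2w_q\cdots w_{n-2}v_{n-1}=\Delta_q^2v_qw_q\cdots w_{n-2}=\bar\delta_q\delta_{n-1}^q .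
\]
The result is $\alpha_{n-1}$. So $K$ is the closure of $\alpha_r=\Delta_r^{2s}\bar\delta_q^{\,p-r}\delta_r^q\sim\Delta_r^{2s}\delta_r^q\bar\delta_q^{\,p-r}$.
\end{proof}

\begin{corollary}\label{cor:nf}
If $q=r=1$, then $K$ is the unknot; otherwise $K$ is the knot of the normal form in Table~\ref{tab:nf}. The braid $\beta$ of every normal form is conjugate to a positive word that contains all of $\sigma_1,\dots,\sigma_{n-1}$.
\end{corollary}

\begin{proof}
For $q=r=1$ the braid in (a) lies in $B_1$. For $q=1<r$ the braid in (b) is $\Delta_r^{2s}\delta_r$. For $q\ge2$ and $r\le q$ write $\delta_q^p=\Delta_q^{2\lfloor p/q\rfloor}\delta_q^b$; here $\lfloor p/q\rfloor\ge1$ because $p>q$, and $1\le b\le q-1$, $\gcd(b,q)=1$. For $r=1$ the twist is trivial, for $r=q$ it raises $k$ by $s$, and for $2\le r<q$ we obtain $\mathrm A(b,r,s)$. For $r>q\ge2$ put $n=r$, $c=p-r$; then $p>q$ gives $c>q-n$, and $r\le p+q$ gives $c\ge-q$. The last claim is visible for $\mathrm T$ and $\mathrm A$. For $\mathrm B$,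 $\beta\sim\bar\delta_q^{\,c}\delta_n^q=\bar\delta_q^{\,q+c}w_q\cdots w_{n-1}$ with $q+c\ge0$; the factor $w_q$ contains $\sigma_1,\dots,\sigma_q$, and $w_j$ contains $\sigma_j$.
\end{proof}

\section{The six isotopies}\label{sec:iso}

\begin{proposition}\label{prop:iso}
In each of the relations \textup{(I1)--(I6)} the two braids $\beta$ are conjugate in $B_n$. Since $\Delta_n^{2k}$ is central, the two knots are isotopic for every $k$.
\end{proposition}

\begin{proof}
Write $\operatorname{sh}_a$ for the shift $\sigma_i\mapsto\sigma_{i+a}$.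

\emph{(I1)} Let $a+b=n$. In $X_b$ a band of $a$ strands crosses a band of $b$ strands; we slide a full twist along one band and then flip. The flip maps $X_b$ to $\prod_{i=a,\dots,1}\prod_{l=0}^{b-1}\sigma_{i+l}$, while $X_a=\prod_{l=0}^{b-1}\prod_{i=a,\dots,1}\sigma_{i+l}$. Two letters occur in different order in these words only if they are $\sigma_{i+l}$ and $\sigma_{i'+l'}$ with $i'<i$, $l'<l$. Their indices differ by at least $2$, so they commute, and the flip maps $X_b$ to $X_a$. It therefore maps $X_a$ to $X_b$, which gives $X_b=\prod_{i=b,\dots,1}(\sigma_i\cdots\sigma_{i+a-1})$. Applying \eqref{eq:up} to the factors $i=1,2,\dots,b$ in turn gives $X_b\sigma_h=\sigma_{h+b}X_b$ for $1\le h\le a-1$, and likewise with $a,b$ exchanged. Thus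
\[
\delta_n^b\Delta_a^2=\Delta_b^2X_b\Delta_a^2=\Delta_b^2\operatorname{sh}_b(\Delta_a^2)X_b .
\]
The flip of the right side is $\operatorname{sh}_a(\Delta_b^2)\Delta_a^2X_a=\Delta_a^2\operatorname{sh}_a(\Delta_b^2)X_a=\Delta_a^2X_a\Delta_b^2=\delta_n^a\Delta_b^2$.

\emph{(I2)} By Lemma~\ref{lem:ident}(c), $\delta_n^{n-1}\Delta_{n-1}^{2s}=\Delta_{n-1}^2\bar\delta_n\Delta_{n-1}^{2s}\sim\bar\delta_n\Delta_{n-1}^{2s+2}$. The element $\xi\in B_{n-1}$ of Lemma~\ref{lem:ident}(d) commutes with $\Delta_{n-1}^2$, so this is conjugate to $\delta_n\Delta_{n-1}^{2s+2}$.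

\emph{(I3)} $\bar\delta_q^{\,qs}=\Delta_q^{2s}$.

\emph{(I4)} Let $q=n-2$. Both braids contain the last generator $\sigma_{q+1}$ once, and we isolate it. First, $\delta_n\Delta_q^2=\delta_{q+1}\sigma_{q+1}\Delta_q^2\sim\sigma_{q+1}Y$ with $Y=\Delta_q^2\delta_{q+1}$. Second, by Lemma~\ref{lem:ident}(a),(c),
\[
\delta_n^q\bar\delta_q^{-1}\sim\bar\delta_q^{-1}\Delta_q^2\bar\delta_{q+1}\sigma_{q+1}v_{q+1}\sim\sigma_{q+1}Y',\qquad Y'=\Delta_{q+1}^2\,v_{q+1}\bar\delta_q^{-1}\delta_{q+1}^{-1}.
\]
Since $B_q$ commutes with $\sigma_{q+1}$, it suffices to conjugate both $Y$ and $Y'$ to $\Delta_{q+1}^2\delta_{q+1}^{-1}$ by elements of $B_q$. For $Y$, Lemma~\ref{lem:ident}(d),(c) give $\xi Y\xi^{-1}=\Delta_q^2\bar\delta_{q+1}=\Delta_{q+1}^2\delta_{q+1}^{-1}$ with $\xi\in B_q$. For $Y'$, Lemma~\ref{lem:ident}(b) with $j=q$ reads $\bar\delta_{q+1}v_{q+1}=\bar\delta_q\bar\delta_{q+1}$. With $\bar\delta_{q+1}=\sigma_q\bar\delta_q$ this gives $v_{q+1}\bar\delta_q^{-1}=\bar\delta_q^{-1}\sigma_q^{-1}\bar\delta_q\sigma_q$,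 and with $\delta_{q+1}=\delta_q\sigma_q$,
\[
\bar\delta_qY'\bar\delta_q^{-1}=\Delta_{q+1}^2\,\sigma_q^{-1}\,\bar\delta_q\delta_q^{-1}\bar\delta_q^{-1}.
\]
Lemma~\ref{lem:ident}(c) for $q$ strands gives $\delta_q^{-1}\bar\delta_q^{-1}=\Delta_q^{-2}\Delta_{q-1}^2$ and $\Delta_q^{-2}\bar\delta_q=\Delta_{q-1}^{-2}\delta_q^{-1}$, hence $\bar\delta_q\delta_q^{-1}\bar\delta_q^{-1}=\Delta_{q-1}^{-2}\delta_q^{-1}\Delta_{q-1}^2$. As $\Delta_{q-1}^2$ commutes with $\sigma_q$, conjugating by it yields $\Delta_{q+1}^2\sigma_q^{-1}\delta_q^{-1}=\Delta_{q+1}^2\delta_{q+1}^{-1}$.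

\emph{(I5)} Let $n=aq+1$, $a\ge1$, and $Q=\delta_n^q$. The idea is to split $\Delta_{q-1}^2$ into two half twists and carry one of them $a$ times around the closed braid; it returns shifted by one. Put $\sigma_n=\delta_n\sigma_{n-1}\delta_n^{-1}$. By \eqref{eq:up} and the centrality of $\delta_n^n$, we have $\delta_n\sigma_i\delta_n^{-1}=\sigma_{i+1}$ with indices modulo $n$. Let $Y=\Delta_{q-1}$ and $Z_j=Q^{-j}YQ^j$. The letters of $Z_j$ have indices $i-jq\equiv i+(a-j)q+1$ with $1\le i\le q-2$. For $1\le j\le a-1$ these lie between $q+2$ and $n-2$, so $Z_j$ commutes with $Y$; and $Z_a=\operatorname{sh}_1(Y)$. Now $QYZ_j\sim Z_jQY=QZ_{j+1}Y$, which equals $QYZ_{j+1}$ if $j+1\le a-1$. Starting from $j=0$ we get $QY^2\sim Q\operatorname{sh}_1(Y)Y$. By \eqref{eq:down}, $\operatorname{sh}_1(Y)=\bar\delta_q^{-1}Y\bar\delta_q$, and $Y=\Delta_q\bar\delta_q^{-1}$, so $\operatorname{sh}_1(Y)Y=\bar\delta_q^{-1}\Delta_q^2\bar\delta_q^{-1}=\bar\delta_q^{\,q-2}$.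

\emph{(I6)} By Lemma~\ref{lem:ident}(a), $\delta_5^2\sigma_1^{-2}\sim X_2$, and
\begin{align*}
X_2&=\sigma_2\sigma_1\sigma_3\sigma_2\sigma_4\sigma_3=\sigma_2\sigma_3\sigma_4\,\sigma_1\sigma_2\sigma_3\sim\sigma_1\sigma_2\sigma_3\sigma_2\sigma_3\sigma_4=\sigma_3\sigma_1\sigma_2\sigma_3^2\sigma_4\\
&\sim\sigma_1\sigma_2\sigma_3\,\sigma_3\sigma_4\sigma_3=\delta_5\sigma_3\sigma_4=\sigma_4\delta_5\sigma_4\sim\delta_5\sigma_4^2\sim\delta_5\sigma_1^2,
\end{align*}
the last step being conjugation by $\delta_5^{-3}$.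
\end{proof}

\section{Layers}\label{sec:layers}

Fix a normal form with knot $K$, and let $\chi$, $E_j$, $P$ be as in \eqref{eq:layers}. Positivity of $\beta$ controls both ends of $P$.

\begin{lemma}\label{lem:layers}
\begin{enumerate}
\item[(a)] $E_j\in t\mathbb Z[t]$ for all $j\ge1$.
\item[(b)] The representative of $\Delta_K$ that is a polynomial with constant term $1$ is $\tilde\Delta_K=\frac{1-t}{1-t^n}P$, and $\tilde\Delta_K/(1-t)=1+t^n+O(t^{n+1})$. Hence $\Delta_K$ determines $n$ and $P$, and $\Delta_K\not\doteq1$.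
\item[(c)] $\deg P=n(n-1)k+\ell$.
\end{enumerate}
\end{lemma}

\begin{proof}
Replace $\beta$ by a conjugate positive word containing all generators (Corollary~\ref{cor:nf}); this does not change $\chi$.

(a) The matrices \eqref{eq:burau} have entries in $\mathbb Z[t]$, so $E_j\in\mathbb Z[t]$. At $t=0$, $\psi(\sigma_i)$ is upper triangular with diagonal entries $1$ except for a $0$ in position $i$. All generators occur, so $\psi(\beta)|_{t=0}$ is strictly upper triangular and $E_j(0)=0$.

(b) By (a), $P=1+O(t^{nk+1})$. By \eqref{eq:burauthm}, $\frac{1-t}{1-t^n}P$ is a representative of $\Delta_K$, and as a power series it has constant term $1$. Since $k\ge1$, $P/(1-t^n)=1+t^n+O(t^{n+1})$. For the unknot the series is $1/(1-t)=1+t+\cdots$, and $n\ge2$.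

(c) Let $\alpha=\Delta_n^{2k}\beta$, a positive word of length $L=n(n-1)k+\ell$. The inverse of $\psi(\sigma_i)$ sends $e_i\mapsto-t^{-1}e_i$, $e_{i-1}\mapsto e_{i-1}+e_i$, $e_{i+1}\mapsto e_{i+1}+t^{-1}e_i$ and fixes the other $e_j$. At $t^{-1}=0$ it is lower triangular with diagonal entries $1$ except for a $0$ in position $i$. As in (a), $\det(I-\psi(\alpha)^{-1})\in1+t^{-1}\mathbb Z[t^{-1}]$. Now $P=\det(-\psi(\alpha))\det(I-\psi(\alpha)^{-1})$ and $\det\psi(\alpha)=(-t)^L$.
\end{proof}

The condition $k\ge1$ is essential in (b): for $k=0$ the closure of $\delta_n$ is the unknot for every $n$. The next lemma says how much of a layer is visible.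

\begin{lemma}\label{lem:window}
Let $N\ge1$, $\epsilon\ge0$ and $a_j,a'_j\in\mathbb Z[[t]]$ with $\sum_ja_jt^{Nj}=\sum_ja'_jt^{Nj}$. If $a_j=a'_j$ for $j<j_0$ and $a_j,a'_j=O(t^\epsilon)$ for $j>j_0$, then $a_{j_0}\equiv a'_{j_0}\pmod{t^{N+\epsilon}}$.
\end{lemma}

\begin{proof}
$(a_{j_0}-a'_{j_0})t^{Nj_0}=\sum_{j>j_0}(a'_j-a_j)t^{Nj}=O(t^{N(j_0+1)+\epsilon})$.
\end{proof}

\section{Computing the layers}\label{sec:compute}

The braids of types $\mathrm A$ and $\mathrm B$ have the form $\delta_n^bW$ with $W\in B_h$ and $2\le h\le n-1$: for $\mathrm A(b,r,s)$ take $h=r$, $W=\Delta_r^{2s}$, and for $\mathrm B(q,c)$ take $b=h=q$, $W=\bar\delta_q^{\,c}$. The factor $\delta_n^b$ acts as a shift, and $W$ differs from the identity only on a submodule of rank $h-1$. We treat $W$ as a perturbation of the torus knot braid and reduce the determinant to that submodule. We extend scalars to $\mathbb Z[[t]][t^{-1}]$; negative powers of $t$ arise only for $c<0$.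

\subsection{The action of $B_h$}

Let $H$ be the span of $e_1,\dots,e_{h-1}$. Put
\[
f_i=\frac{1-t^i}{1-t^h},\qquad g_i=1-f_i=\frac{t^i-t^h}{1-t^h}\qquad(0\le i\le h),\qquad f=\sum_{i=1}^{h-1}f_ie_i,\qquad g=\sum_{i=1}^{h-1}g_ie_i .
\]
These coefficients lie in $\mathbb Z[[t]]$, and $g_i\equiv t^i\pmod{t^h}$. By \eqref{eq:burau}, $B_h$ preserves $H$ and fixes $e_{h+1},\dots,e_{n-1}$. It also fixes $e_h+f$: for $j\le h-1$, $\sigma_j$ changes only the $e_j$-coefficient, which becomes $tf_{j-1}-tf_j+f_{j+1}=f_j$ because $tf_{j-1}+f_{j+1}=(1+t)f_j$. Let $\Phi$ be the span of these $n-h$ fixed vectors. Then $V=\Phi\oplus H$ already over $\mathbb Z[[t]]$, and the projection $\pi$ onto $H$ along $\Phi$ is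
\begin{equation}\label{eq:pi}
\pi e_i=e_i\ (i<h),\qquad \pi e_h=-f,\qquad \pi e_i=0\ (h<i<n),\qquad \pi e_n=-g,
\end{equation}
where the last value is $-(e_1+\dots+e_{h-1})+f$.

The braid $\bar\delta_h$ also acts on $H$ as a shift. Define $\varepsilon_i\in H$ for all $i\in\mathbb Z$ by
\[
\varepsilon_i=e_i\ \ (1\le i\le h-1),\qquad \varepsilon_0=-\sum_{i=1}^{h-1}t^ie_i,\qquad \varepsilon_{i-h}=t^h\varepsilon_i .
\]

\begin{lemma}\label{lem:eps}
We have $\bar\delta_h\varepsilon_i=\varepsilon_{i-1}$ for all $i$; in particular $\Delta_h^2$ acts on $H$ as $t^h$. For $0\le a\le h-1$,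
\begin{align}
\bar\delta_h^{-a}g&=g-(e_1+\dots+e_a),\label{eq:g}\\
\bar\delta_h^{\,a}f&=f-(e_{h-a}+\dots+e_{h-1}),\qquad \bar\delta_h^{-a}f=f+t^{-h}(\varepsilon_0+\dots+\varepsilon_{a-1}).\label{eq:f}
\end{align}
\end{lemma}

\begin{proof}
It suffices to check the shift for $0\le i\le h-1$. For $2\le i\le h-1$, the letters $\sigma_1,\dots,\sigma_{i-2}$ fix $e_i$, then $\sigma_{i-1}e_i=e_i+e_{i-1}$ and $\sigma_i(e_i+e_{i-1})=e_{i-1}$, and the later letters fix $e_{i-1}$. Next, $\bar\delta_he_1=\sigma_{h-1}\cdots\sigma_2(-te_1)=-t(e_1+te_2+\dots+t^{h-2}e_{h-1})=\varepsilon_0$. Finally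
\[
\bar\delta_h\varepsilon_0=-t\varepsilon_0-\sum_{i=2}^{h-1}t^ie_{i-1}=\sum_{i=1}^{h-1}t^{i+1}e_i-\sum_{i=1}^{h-2}t^{i+1}e_i=t^he_{h-1}=\varepsilon_{-1}.
\]
The $e_l$-coefficient of $\bar\delta_hg=\sum_jg_j\varepsilon_{j-1}$ is $g_{l+1}-t^lg_1=g_l-t^l$ (for $l=h-1$ use $g_h=0$), so $\bar\delta_hg=g+\varepsilon_0$, that is, $\bar\delta_h^{-1}g=g-\varepsilon_1$; iterate to get \eqref{eq:g}. Since $f_{l+1}-t^lf_1=f_l$ and $f_h=1$, the $e_l$-coefficient of $\bar\delta_hf$ is $f_l$ for $l\le h-2$ and $f_{h-1}-1$ for $l=h-1$. So $\bar\delta_hf=f-\varepsilon_{h-1}$ and $\bar\delta_h^{-1}f=f+\varepsilon_h$; iterate to get \eqref{eq:f}.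
\end{proof}

\subsection{A determinant on $H$}

For an endomorphism $G$, $\operatorname{tr}\Lambda^iG$ is the sum of the principal $i\times i$ minors of its matrix. Recall that $\det(I-G)=\sum_i(-1)^i\operatorname{tr}\Lambda^iG$, that $\operatorname{tr}\Lambda^i(XY)=\operatorname{tr}\Lambda^i(YX)$, and that
\[
\operatorname{tr}\Lambda^2G=\sum_{i<j}(G_{ii}G_{jj}-G_{ij}G_{ji}).
\]
For $1\le d\le h-1$ define endomorphisms $L_d$ (lowering) and $M_d$ (raising) of $H$ by
\[
L_de_i=\begin{cases}0&i<d,\\-g&i=d,\\e_{i-d}&i>d,\end{cases}\qquad M_de_i=\begin{cases}e_{i+h-d}&i<d,\\-f&i=d,\\0&i>d,\end{cases}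
\]
and put $L_d=0$ for $d\ge h$ and $M_d=0$ for $d\le0$. Each has a single diagonal entry, at $d$. The only pair with $G_{ij}G_{ji}\ne0$ is $\{d,2d\}$ for $L_d$ and $\{2d-h,d\}$ for $M_d$, when it lies in range. Hence for $1\le d\le h-1$
\begin{equation}\label{eq:LM}
\begin{aligned}
\operatorname{tr}L_d&=-g_d, &\quad \operatorname{tr}\Lambda^2L_d&=[\![2d<h]\!]\,g_{2d},\\
\operatorname{tr}M_d&=-f_d, &\quad \operatorname{tr}\Lambda^2M_d&=[\![2d>h]\!]\,f_{2d-h}.
\end{aligned}
\end{equation}

\begin{lemma}\label{lem:det}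
Let $\beta=\delta_n^bW$ with $1\le b\le n-1$, $W\in B_h$, $2\le h\le n-1$. Put $R=\psi(W)|_H-I$, $N_j=\pi S^{bj}|_H$, $\omega=n/\gcd(b,n)$ and $y=t^bx$.
\begin{enumerate}
\item[(a)] $\displaystyle\chi=\frac{(1-y^\omega)^{n/\omega}}{1-y}\,\Theta(y)$, where $\displaystyle\Theta(y)=\det\nolimits_H\Bigl(I-\sum_{j\ge1}y^jN_jR\Bigr)=1+\sum_{j\ge1}\theta_jy^j$. If $W$ is positive, then $\theta_j\in\mathbb Z[[t]]$.
\item[(b)] Let $\varrho$ be the remainder of $bj$ modulo $n$. Then $N_j=I$ if $\varrho=0$, and $N_j=M_{h-\varrho}+L_{n-\varrho}$ otherwise. In particular $N_j=0$ if $h\le\varrho\le n-h$.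
\item[(c)] If $N_j=0$ for all $j<a$, then $\theta_j=0$ for $j<a$, $\theta_j=-\operatorname{tr}(N_jR)$ for $a\le j<2a$, and $\theta_{2a}=-\operatorname{tr}(N_{2a}R)+\operatorname{tr}\Lambda^2(N_aR)$.
\item[(d)] $E_1=t^b(1+\theta_1)$, and $E_2=t^{2b}(1+\theta_1+\theta_2)$ if $\omega>2$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) As $W$ fixes $\Phi$, $\psi(W)=I+R\pi$, and $x\psi(\beta)=yS^b(I+R\pi)$. Factor
\[
I-yS^b(I+R\pi)=(I-yS^b)\Bigl(I-\sum_{j\ge1}y^jS^{bj}R\pi\Bigr).
\]
The module $V$ is the permutation module on $e_1,\dots,e_n$ modulo the invariant line spanned by $\sum e_i$, and $S^b$ has $n/\omega$ cycles of length $\omega$; this gives the first determinant. The second is $\Theta$ by $\det(I-XY)=\det(I-YX)$ with $Y=\pi\colon V\to H$. (b) $N_je_i=\pi e_{i+\varrho}$. For $\varrho\ne0$ and $1\le i\le h-1$, \eqref{eq:pi} gives $e_{i+\varrho}$, $-f$, $0$, $-g$, $e_{i+\varrho-n}$ according as $i+\varrho<h$, $=h$, strictly between $h$ and $n$, $=n$, $>n$; in the last case $i+\varrho-n<h$.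 (c) In the expansion of the determinant, $\operatorname{tr}\Lambda^i$ contributes only in degrees $\ge ia$, and in degree $2a$ the term $\operatorname{tr}\Lambda^2$ involves only $N_a$. (d) The prefactor is $1+y+O(y^2)$ since $\omega\ge2$, and $1+y+y^2+O(y^3)$ if $\omega>2$.
\end{proof}

For type $\mathrm A$ the map $R$ is the scalar $t^{rs}-1$, and \eqref{eq:LM} is all that is needed. For type $\mathrm B$ we need two traces.

\begin{lemma}\label{lem:trace}
Let $h=q$, $W=\bar\delta_q^{\,c}$ and $1\le d\le q-1$. Put $\nu=\lceil c/q\rceil$ and $\kappa=q\nu-c$, so $0\le\kappa\le q-1$.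
\begin{enumerate}
\item[(a)] If $q\nmid d+c$, then $-\operatorname{tr}(L_dR)=(t^{q\nu}-1)g_d+[\![d<\kappa]\!]\,(t^{d+c}-t^{q\nu})$. This is congruent to $-t^d+[\![d<\kappa]\!]\,t^{d+c}$ modulo $t^q$ if $c>0$; it equals $t^{d+c}-t^d$ if $0<c<q-d$, and $[\![d<-c]\!]\,(t^{d+c}-1)$ if $-q\le c\le0$.
\item[(b)] $-\operatorname{tr}(M_dR)=0$ if $0<c<q-d$, and $-\operatorname{tr}(M_dR)=t^{d+c-q}-t^{d-q}$ if $-d<c<0$.
\end{enumerate}
\end{lemma}

\begin{proof}
We add up the diagonal entries of $RL_d$ and $RM_d$.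

(a) On $H$ we have $W=t^{q\nu}\bar\delta_q^{-\kappa}$, and the hypothesis says $d\ne\kappa$. By \eqref{eq:g}, $RL_de_d=g-Wg=(1-t^{q\nu})g+t^{q\nu}(e_1+\dots+e_\kappa)$, with diagonal entry $(1-t^{q\nu})g_d+[\![d<\kappa]\!]t^{q\nu}$. For $i>d$, $RL_de_i=t^{q\nu}\varepsilon_{i-d+\kappa}-e_{i-d}$. If the index $i-d+\kappa$ is less than $q$, then $\varepsilon_{i-d+\kappa}=e_{i-d+\kappa}\ne e_i$. If it is greater than $q$, the vector is a multiple of $e_{i-d+\kappa-q}\ne e_i$. It equals $q$ for $i=q+d-\kappa$, which is in range exactly when $d<\kappa$; then $\varepsilon_q=t^{-q}\varepsilon_0$ contributes $-t^{q\nu-q+i}=-t^{d+c}$. This proves the formula. For $c>0$ use $\nu\ge1$ and $g_d\equiv t^d$. For $0<c<q-d$ we have $\nu=1$, $d<\kappa=q-c$ and $(t^q-1)g_d=t^q-t^d$. For $-q<c\le0$ we have $\nu=0$, $\kappa=-c$. For $c=-q$ we have $\nu=-1$, $\kappa=0$ and $(t^{-q}-1)g_d=t^{d-q}-1$.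

(b) For $i<d$, $RM_de_i=\varepsilon_{i+q-d-c}-e_{i+q-d}$, and $RM_de_d=f-Wf$. Let $0<c<q-d$. The index $i+q-d-c$ lies strictly between $i$ and $q$, so there is no diagonal entry; and $f-Wf=e_{q-c}+\dots+e_{q-1}$ by \eqref{eq:f}, with $d<q-c$. Let $-d<c<0$. An index below $q$ gives a basis vector above $e_i$, an index above $q$ gives a multiple of $e_{i-d-c}$ with $i-d-c<i$, and the index $q$ occurs for $i=d+c$, with diagonal entry $-t^{d+c-q}$. By \eqref{eq:f}, $f-Wf=-t^{-q}(\varepsilon_0+e_1+\dots+e_{-c-1})$, with $e_d$-coefficient $t^{d-q}$.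
\end{proof}

\subsection{The first layer}

\begin{proposition}\label{prop:E1}
\begin{enumerate}
\item[(a)] For $\mathrm T$, $E_1=t$.
\item[(b)] For $\mathrm A(b,r,s)$ we have $E_j\in t^{jb}\mathbb Z[t]$ for all $j$, and
\begin{itemize}
\item[(A1)] if $r\le b$, $b+r\le n$: $\ E_1=t^b$;
\item[(A2)] if $r\le b$, $b+r>n$: $\ E_1=t^b-(t^n-t^{b+r})(1+t^r+\dots+t^{r(s-1)})$;
\item[(A3)] if $b<r$, $b+r\le n$: $\ (1-t^r)E_1=t^r-t^{b+r}+t^{rs}(t^b-t^r)$; for $s=1$, $E_1=t^r$;
\item[(A4)] if $b<r$, $b+r>n$: $\ (1-t^r)E_1=t^r-t^n+t^{rs}(t^b-t^r+t^n-t^{b+r})$; for $s=1$, $E_1=t^r-t^n+t^{b+r}$.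
\end{itemize}
In particular, if $n-r\le b<r$, then $E_1=\frac{t^r-t^n}{1-t^r}+t^{rs+b}(1+O(t))$.
\item[(c)] For $\mathrm B(q,c)$: if $2q\le n$ or $c\le0$, then $E_1=t^q$. If $2q>n$ and $c>0$, then $E_1=\frac{t^q-t^n}{1-t^q}+t^\lambda(1+O(t))$ for some $\lambda$ with $n+c\le\lambda\le n+q\nu$, $\nu=\lceil c/q\rceil$.
\end{enumerate}
\end{proposition}

\begin{proof}
(a) $\chi=\det(I-txS)=\frac{1-(tx)^n}{1-tx}$.

(b) The divisibility holds because $\psi(\beta)=t^bS^b\psi(W)$ with $W$ positive. By Lemma~\ref{lem:det} and \eqref{eq:LM}, $\theta_1=(t^{rs}-1)\bigl([\![b<r]\!]f_{r-b}+[\![n-b<r]\!]g_{n-b}\bigr)$, so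
\[
(1-t^r)E_1=t^b-t^{b+r}+(t^{rs}-1)\bigl([\![b<r]\!](t^b-t^r)+[\![b+r>n]\!](t^n-t^{b+r})\bigr).
\]
The four cases are the four values of the brackets; for $s=1$ the right sides of (A3) and (A4) factor as $(1-t^r)t^r$ and $(1-t^r)(t^r-t^n+t^{b+r})$. The last statement is (A3) with $b+r=n$, or (A4).

(c) Here $N_1=M_0+L_{n-q}=L_d$ with $d=n-q$. If $2q\le n$, then $L_d=0$. Let $2q>n$, so $1\le d\le q-1$; since $d+c\equiv n+c\pmod q$ and $\gcd(q,n+c)=1$, Lemma~\ref{lem:trace}(a) applies. If $c\le0$, the condition $c>q-n$ says $-c<d$, so $\theta_1=0$. If $c>0$, then $t^q(1-g_d)=\frac{t^q-t^n}{1-t^q}$, and the remaining part of $E_1$ is $t^{q+q\nu}g_d+[\![d<\kappa]\!](t^{n+c}-t^{q+q\nu})$. For $d>\kappa$ it starts with $t^{n+q\nu}$. For $d<\kappa$ it equals $t^{n+c}-t^{q+q\nu}f_d$ and starts with $t^{n+c}$, since $n+c=q+q\nu+d-\kappa<q+q\nu$. Finally $c\le q\nu$.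
\end{proof}

Put $m=1$ for $\mathrm T$, $m=\max(b,r)$ for $\mathrm A(b,r,s)$, and $m=q$ for $\mathrm B(q,c)$. We sort the symbols other than $\mathrm T$ into three classes, according to where the second term of $E_1$ appears:
\begin{itemize}
\item \emph{flat}: $\mathrm A(b,r,s)$ with $r\le b$, $b+r\le n$, or with $b<r$, $b+r\le n$, $s=1$; $\ \mathrm B(q,c)$ with $2q\le n$ or $c\le0$;
\item \emph{early}: $\mathrm A(b,r,s)$ with $b<r$, $b+r<n$, $s\ge2$;
\item \emph{late}: $\mathrm A(b,r,s)$ with $b+r>n$, or with $b<r$, $b+r=n$, $s\ge2$; $\ \mathrm B(q,c)$ with $2q>n$, $c>0$.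
\end{itemize}

\begin{corollary}\label{cor:class}
In the flat class $E_1=t^m$; in the early class $E_1=t^m-t^{m+b}+O(t^{m+b+1})$ with $m+b<n$; in the late class $E_1=t^m-t^n+O(t^{n+1})$ and $2m>n$. The polynomial $\Delta_K$ determines $n$, $k$, $m$, $\ell$ and the class, and an early normal form is determined completely.
\end{corollary}

\begin{proof}
The flat case is (A1), (A3) and (c). In the early case (A3) gives $E_1=t^r-t^{b+r}+O(t^{2r})$, and $2r>b+r$. In the late case: for $r\le b$ use (A2) and $2b\ge b+r>n$; for $b<r$ use the last statement of (b), where $2r>b+r\ge n$ and $rs+b>n$; for $\mathrm B$ use $2q>n$ and $\lambda>n$.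

Thus always $E_1=t^m+O(t^{m+1})$ with $1\le m\le n-1$. The layers $j\ge2$ contribute $O(t^{2nk+1})$ to $P$, so the order of $P-1$ is $nk+m$, which gives $k$ and $m$ by division by $n$. Then $\ell$ follows from Lemma~\ref{lem:layers}(c). By Lemma~\ref{lem:window}, $E_1$ is determined modulo $t^{nk+1}$, hence modulo $t^{n+1}$, and this separates the classes. In the early class the second exponent gives $b$, then $r=m$, and $\ell$ gives $s$.
\end{proof}

\subsection{Higher layers in the late class}

In the late class the information sits in terms of $E_1$ such as $t^{rs+b}$, beyond the window $t^{nk+1}$ when $s$ is large. These terms remain visible because the higher layers are pushed back by the same power of $t$.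

\begin{lemma}\label{lem:rank}
\begin{enumerate}
\item[(a)] For $\mathrm A(b,r,s)$ with $n-r\le b<r$: $E_j=O(t^{rs+jb})$ for $j\ge2$.
\item[(b)] For $\mathrm B(q,c)$ with $2q>n$, $c>0$: $E_j=O(t^{q(\nu-1)+jq})$ for $j\ge2$, where $\nu=\lceil c/q\rceil$.
\end{enumerate}
\end{lemma}

\begin{proof}
We have $E_j=(-1)^jt^{jb}\operatorname{tr}\Lambda^j(S^b\psi(W))$. Compute in the basis $e_1,\dots,e_{h-1}$ of $H$ and $e_h+f,e_{h+1},\dots,e_{n-1}$ of $\Phi$; all entries lie in $\mathbb Z[[t]]$. In both cases $n-h\le b\le h$. For $h<i<n$ we get $S^b\psi(W)e_i=e_{i+b-n}$ with $1\le i+b-n\le h-1$, which lies in $H$. So the $\Phi\to\Phi$ block has at most one nonzero column, and a principal minor of size $\ge2$ that uses only vectors of $\Phi$ vanishes. Every other principal minor contains a column from $H$. Such a column is divisible by $t^{rs}$ in case (a), and by $t^{q(\nu-1)}$ in case (b), because $W=t^{q(\nu-1)}\bar\delta_q^{\,q-\kappa}$ on $H$ with $q-\kappa>0$.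
\end{proof}

\subsection{The second layer in the flat class}

In the flat class $E_1$ carries no information beyond $m$. On the other hand two flat forms have exactly equal first layers, so the second layer becomes visible.

\begin{proposition}\label{prop:E2}
\begin{enumerate}
\item[(a)] For $\mathrm A(b,r,1)$ with $b<r$, $b+r<n$,
\[
E_2=t^{r+b}-[\![2b<r]\!]\,(t^{r+2b}-t^{2r})-[\![n-2b<r]\!]\,(t^n-t^{r+2b}),
\]
and the lowest term is $t^{r+b}$.
\item[(b)] For a flat $\mathrm B(q,c)$ with $p=n+c$,
\[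
E_2=\begin{cases}t^p&\text{if }n=2q,\text{ or if }2q<n<3q\text{ and }p<2q,\\ t^{2q}+t^p-t^n&\text{if }n<2q\text{ and }c<0,\\ O(t^{2q})&\text{otherwise.}\end{cases}
\]
\end{enumerate}
\end{proposition}

\begin{proof}
(a) Here $\omega=n>2$, $R=(t^r-1)I$, $N_1=M_{r-b}$, and $N_2=M_{r-2b}+L_{n-2b}$ since $2b<n$. By \eqref{eq:LM}, $\theta_1=(t^r-1)f_{r-b}=t^{r-b}-1$ and
\begin{align*}
\theta_2&=(t^r-1)\bigl([\![2b<r]\!]f_{r-2b}+[\![n-2b<r]\!]g_{n-2b}\bigr)+(t^r-1)^2[\![2b<r]\!]f_{r-2b}\\
&=-[\![2b<r]\!]\,t^r(1-t^{r-2b})-[\![n-2b<r]\!]\,(t^{n-2b}-t^r).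
\end{align*}
Multiply $1+\theta_1+\theta_2$ by $t^{2b}$. The exponents $r+2b$, $2r$, $n$ all exceed $r+b$.

(b) We have $\omega=2$ only for $n=2q$.

\emph{$n\ge3q$.} Both $q$ and $2q$ lie between $q$ and $n-q$, so $N_1=N_2=0$ and $E_2=t^{2q}$.

\emph{$2q<n<3q$.} Put $d=n-2q$. Then $N_1=0$, $N_2=L_d$, and $d+c\equiv p\not\equiv0\pmod q$. If $c\ge0$, then $p>2q$ and $\theta_2\in\mathbb Z[[t]]$, so $E_2=O(t^{2q})$. If $-q\le c<0$, Lemma~\ref{lem:trace}(a) gives $\theta_2=[\![d<-c]\!](t^{d+c}-1)$. The condition $d<-c$ means $p<2q$, and then $E_2=t^{2q+d+c}=t^p$; otherwise $E_2=t^{2q}$.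

\emph{$n=2q$.} Now $N_1=0$, $N_2=I$, and the prefactor is $(1-y^2)^q/(1-y)=1+y+(1-q)y^2+\cdots$. So $E_2=t^{2q}(1-q-\operatorname{tr}R)=-t^{2q}\operatorname{tr}(W|_H)$. Write $c=q\mu+c_0$ with $0\le c_0<q$; then $c_0\neq0$ as $\gcd(q,p)=1$. The map $e_i\mapsto t^{q\mu}\varepsilon_{i-c_0}$ has its only diagonal entry at $i=c_0$, equal to $-t^{q\mu+c_0}$. So $E_2=t^{2q+c}=t^p$.

\emph{$n<2q$.} Flatness means $c\le0$. If $c=0$, then $R=0$ and $E_2=t^{2q}$. Let $c<0$ and $d=n-q$, so $1\le-c<d<q$. Then $N_1=L_d$ and, since $2q\equiv q-d\pmod n$, $N_2=M_d+L_{2d}$. The map $G=RL_d$ sends $e_i\mapsto0$ for $i<d$, $e_d\mapsto g-Wg=e_1+\dots+e_{-c}$ by \eqref{eq:g}, and $e_i\mapsto e_{i-d-c}-e_{i-d}$ for $i>d$. Every column strictly lowers the index, so $\theta_1=0$ and $\operatorname{tr}\Lambda^2G=0$. Further $\operatorname{tr}(L_{2d}R)=0$: either $L_{2d}=0$, or $0<2d+c<q$ and Lemma~\ref{lem:trace}(a) applies with $2d>-c$. By Lemma~\ref{lem:trace}(b), $\theta_2=t^{d+c-q}-t^{d-q}$, and $E_2=t^{2q}+t^{q+d+c}-t^{q+d}$.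
\end{proof}

\section{Comparing normal forms}\label{sec:compare}

\begin{proposition}\label{prop:compare}
Two normal forms whose knots have the same Alexander polynomial are equal or linked by a chain of the relations \textup{(I1)--(I6)}.
\end{proposition}

Throughout this section two such normal forms are given. By Lemma~\ref{lem:layers} and Corollary~\ref{cor:class} they have the same $n,k,m,\ell,P$ and the same class. Only $\mathrm T$ has $m=1$, so if one form is $\mathrm T$, both are. If both are of type $\mathrm B$, then $q=m$ agrees and $\ell$ gives $c$. If one is early, the forms are equal. We may therefore assume that both are flat or both are late, and that one has type $\mathrm A$. Lemma~\ref{lem:window} provides two tools.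
\begin{itemize}
\item[(W1)] If both forms are flat, their second layers agree modulo $t^{n+1}$.
\item[(W2)] Suppose both braids are $\delta_n^bW$, $\delta_n^bW'$ with the same $b$ and with $W,W'$ positive. The prefactors in Lemma~\ref{lem:det}(a) agree, so $\Theta=\Theta'$ at $y=t^{nk+b}$. If $\theta_j=\theta'_j$ for $j<j_0$, then $\theta_{j_0}\equiv\theta'_{j_0}\pmod{t^{n+b}}$.
\end{itemize}
We also use the identity
\begin{equation}\label{eq:id}
(q-1)(n-b)-(n-1)(q-b)=(n-q)(b-1).
\end{equation}

\subsection{Two forms of type A with the same $b$}\label{subsec:AAsame}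

We claim that $\mathrm A(b,r,s)=\mathrm A(b,r',s')$. If $r=r'$, then $\ell$ gives $s=s'$. Suppose $r>r'$. When $b$ is large and $r$ small, the first several layers do not see $r$ at all; the expansion $\Theta$ removes the torus knot part and isolates the first place where $r$ enters.

Let $j_0\ge1$ be minimal such that the remainder $\varrho$ of $j_0b$ modulo $n$ satisfies $1\le\varrho\le r-1$ or $n-r+1\le\varrho\le n-1$. Since $\gcd(b,n)=1$ and $r\ge2$, the remainder $1$ occurs, so $j_0<n$ exists. For $j<j_0$ the remainder is nonzero and lies between $r$ and $n-r$, hence between $r'$ and $n-r'$, so $N_j=0$ and $N'_j=0$. By Lemma~\ref{lem:det}(c), \eqref{eq:LM} and (W2), $\theta_{j_0}\equiv\theta'_{j_0}\pmod{t^{n+b}}$, where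
\[
\theta_{j_0}=-\bigl(1+t^r+\dots+t^{r(s-1)}\bigr)\bigl([\![\varrho<r]\!](1-t^{r-\varrho})+[\![n-\varrho<r]\!](t^{n-\varrho}-t^r)\bigr)
\]
and $\theta'_{j_0}$ is the same expression in $r',s'$.

If $\varrho<r$, the constant term of $\theta_{j_0}$ is $-1$, which forces $\varrho<r'$. The coefficient of $t^{r'-\varrho}$ is $+1$ in $\theta'_{j_0}$, while all positive exponents in $\theta_{j_0}$ are at least $r-\varrho>r'-\varrho$. If $\varrho\ge r$, then $n-\varrho<r$ and $\theta_{j_0}=-t^{n-\varrho}+O(t^r)$; as $\varrho>r'$, this forces $n-\varrho<r'$. The coefficient of $t^{r'}$ is then $+1$ in $\theta'_{j_0}$ and $0$ in $\theta_{j_0}$, since $n-\varrho<r'<r$. Both cases are contradictory.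

\subsection{Two forms of type A with different $b$}

Let the forms be $\mathrm A(b,r,s)$ and $\mathrm A(b',r',s')$ with $b>b'$. Since $b'<b\le m$, we have $r'=m$. Either $r=m$, or $b=m>r$.

\emph{Case $r=m$.} Then $r=r'$, $b'<b\le r$, and $(n-1)(b-b')=r(r-1)(s'-s)$, so $s'>s\geq1$. The second form is not early, so $b'\ge n-r$ and $b-b'\le2r-n$. With $j=n-r\ge1$ we have $r(r-1)=(n-1)(2r-n)+j(j-1)$, hence
\[
2r-n+\frac{j(j-1)}{n-1}=\frac{r(r-1)}{n-1}\le b-b'\le 2r-n .
\]
So $j=1$ and equality holds throughout: $r=b=n-1$, $b'=1$, $s'=s+1$. This is (I2).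

\emph{Case $b=m>r$, both flat.} Then $r+m\le n$, $s'=1$ and $b'+m\le n$. Suppose $b'+m<n$. By Proposition~\ref{prop:E2}(a), $E'_2$ has lowest term $t^{m+b'}$ with $m+b'<\min(n,2m)$, while $E_2=O(t^{2m})$ by Proposition~\ref{prop:E1}(b); this contradicts (W1). So $b'+m=n$. Now $b'=n-m\ge r\ge2$ and $b'\le n-2$, so (I1) links $\mathrm A(b',m,1)$ to $\mathrm A(m,b',1)$. The latter has the same knot, and by Section~\ref{subsec:AAsame} it equals $\mathrm A(m,r,s)$. This is (I1).

\emph{Case $b=m>r$, both late.} Then $n<m+r<2m$, and $n-m\le b'<m$. The distinguishing terms lie above $t^n$, so we enlarge the window. For $j\ge2$ we have $E_j=O(t^{2m})$, and $E'_j=O(t^{ms'+2b'})$ by Lemma~\ref{lem:rank}(a). Both exponents are at least $m+1$, so Lemma~\ref{lem:window} gives $E_1\equiv E'_1\pmod{t^{n+m+1}}$. By (A2),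
\[
E_1=t^m-\sum_{j=0}^{s-1}t^{n+jr}+\sum_{j=0}^{s-1}t^{m+r+jr}.
\]
The coefficient of $t^{m+r}$ is $+1$, because $n<m+r<n+r$ excludes cancellation. If $s'\ge2$, then $E'_1=t^m-t^n+O(t^{2m})$ has no term $t^{m+r}$, a contradiction. So $s'=1$, $b'+m>n$, and $E'_1=t^m-t^n+t^{m+b'}$ by (A4), which forces $r=b'$. If $s=1$, the equality of $\ell$ reads $(m-b')(n-m-b')=0$, which is false. If $s\ge2$, the coefficient of $t^{n+r}$ in $E_1$ is $-1$, because $m<n<m+r$ excludes $m+r+jr=n+r$; in $E'_1$ it is $0$; and $n+r<n+m+1$. So this case does not occur.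

\subsection{Types A and B with $b=q$}\label{subsec:ABeq}

For a pair $\mathrm A(b,r,s)$, $\mathrm B(q,c)$ the equality $\max(b,r)=q$ means $b=q\ge r$ or $r=q>b$. Here we treat $b=q\ge r$. The two braids are $\delta_n^q\Delta_r^{2s}$ and $\delta_n^q\bar\delta_q^{\,c}$, and $\ell$ gives $(q-1)c=r(r-1)s$. So $c>0$ and (W2) applies. If $r=q$, then $c=qs$, which is (I3). Let $r<q$. Since $\gcd(q,n)=1$, write $n=aq+d$ with $a\ge1$ and $1\le d\le q-1$. Superscripts $\mathrm A$, $\mathrm B$ indicate the form; the maps $L_d,M_d$ and the numbers $g_i$ refer to $h=r$ for $\mathrm A$ and to $h=q$ for $\mathrm B$.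

\emph{Degree $a$.} For $1\le j<a$ the remainder $jq$ lies between $q$ and $n-q$, so $N_j=0$ for both forms. For $j=a$ the remainder is $n-d\ge q$, so $N_a=L_d$ for both. Thus
\[
\theta_a^{\mathrm A}=-[\![d<r]\!]\,(t^d-t^r)(1+t^r+\dots+t^{r(s-1)}),\qquad \theta_a^{\mathrm B}\equiv-t^d+[\![d<\kappa]\!]\,t^{d+c}\pmod{t^q},
\]
the second by Lemma~\ref{lem:trace}(a), which applies as $d+c\equiv n+c\pmod q$. By (W2) these agree modulo $t^{n+q}$. The term $-t^d$ forces $d<r$. Then $\theta_a^{\mathrm A}$ has coefficient $+1$ at $t^r$ with $d<r<q$, which forces $d+c=r$. So $0<c<q-d$, and $\theta_a^{\mathrm B}=t^r-t^d$ exactly. If $s\ge2$, $\theta_a^{\mathrm A}$ would have coefficient $-1$ at $t^{d+r}$, with $d+r<n+q$. Hence $s=1$ and $\theta_a^{\mathrm A}=\theta_a^{\mathrm B}$. The equation $(q-1)(r-d)=r(r-1)$ is equivalent to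
\begin{equation}\label{eq:dioph}
(q-r-d)(r-d)=d(d-1).
\end{equation}
If $d=1$, then $r=q-1\ge2$, $c=q-2$ and $n\equiv1\pmod q$. This is (I5).

Let $d\ge2$. Equation \eqref{eq:dioph} has solutions, such as $d=2$, $r=3$, $q=7$, so for instance $\mathrm A(7,3,1)$ and $\mathrm B(7,1)$ with $n=9$ pass all tests so far. We show that the next nonzero coefficient, $\theta_{2a}$, separates such pairs. By \eqref{eq:dioph}, $q>r+d>2d$.

\emph{Degrees between $a$ and $2a$.} Let $j=a+i$ with $1\le i\le a-1$. The remainder is $iq-d$, which satisfies $r<q-d\le iq-d<n-q$. So $N_j^{\mathrm A}=0$, $N_j^{\mathrm B}=0$ for $i\ge2$, and $N_j^{\mathrm B}=M_d$ for $i=1$. Since $\operatorname{tr}(M_dR)=0$ by Lemma~\ref{lem:trace}(b), Lemma~\ref{lem:det}(c) gives $\theta_j=0$ for both forms. By (W2), $\theta_{2a}^{\mathrm A}\equiv\theta_{2a}^{\mathrm B}\pmod{t^q}$.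

\emph{Degree $2a$, form $\mathrm A$.} The remainder is $n-2d\ge q-d>r$, so $N_{2a}=L_{2d}$. By \eqref{eq:LM},
\[
\theta_{2a}^{\mathrm A}=[\![2d<r]\!]\bigl((t^r-1)+(t^r-1)^2\bigr)g_{2d}=-[\![2d<r]\!]\,t^r(t^{2d}-t^r)=O(t^{r+2d}).
\]

\emph{Degree $2a$, form $\mathrm B$.} Here $N_{2a}=L_{2d}$ if $a\ge2$, and $N_{2a}=M_d+L_{2d}$ if $a=1$, when $n-2d=q-d$. The summand $M_d$ contributes nothing to the trace, and $0<c<q-2d$ because $2d+c=r+d<q$. So $-\operatorname{tr}(N_{2a}R)=t^{r+d}-t^{2d}$ by Lemma~\ref{lem:trace}(a). It remains to compute $\operatorname{tr}\Lambda^2G$ modulo $t^q$ for $G=RL_d$. By \eqref{eq:g}, $Wg=t^q\bar\delta_q^{-(q-c)}g\equiv0$, and $WL_de_i=\varepsilon_{i-r}$ for $i>d$. Modulo $t^q$ the columns of $G$ are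
\[
Ge_i\equiv\begin{cases}0&i<d,\\ \sum_lt^le_l&i=d,\\ -e_{i-d}&d<i<r,\\ -\sum_lt^le_l-e_c&i=r,\\ e_{i-r}-e_{i-d}&i>r.\end{cases}
\]
The nonzero diagonal entries are $G_{dd}\equiv t^d$ and $G_{rr}\equiv-t^r$, with product $-t^{r+d}$. For $i<j$ the entry $G_{ji}$ vanishes unless $i\in\{d,r\}$. For $i=d$ and $j>d$ we have $G_{jd}\equiv t^j$ and $G_{dj}\equiv-[\![j=2d]\!]+[\![j=r+d]\!]-t^d[\![j=r]\!]$; this formula includes the case $c=d$, where $r=2d$. Since $2d$, $r$ and $r+d$ are less than $q$, the products add up to $-t^{2d}+t^{r+d}-t^{r+d}=-t^{2d}$. For $i=r$ and $j>r$ we have $G_{jr}\equiv-t^j$ and $G_{rj}\equiv[\![j=2r]\!]-[\![j=r+d]\!]$, and the products add up to $-t^{2r}+t^{r+d}$ modulo $t^q$, whether or not $2r<q$. Therefore $\operatorname{tr}\Lambda^2G\equiv t^{2d}+t^{2r}-2t^{r+d}$ and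
\[
\theta_{2a}^{\mathrm B}\equiv t^{2r}-t^{r+d}\pmod{t^q}.
\]
The coefficient of $t^{r+d}$, with $r+d<q$, is $-1$ for $\mathrm B$ and $0$ for $\mathrm A$. So $d\ge2$ is impossible.

\subsection{Types A and B with $b<q$}

The forms are now $\mathrm A(b,q,s)$ with $b<q$ and $\mathrm B(q,c)$, and the equality of $\ell$ reads
\begin{equation}\label{eq:ell}
(n-1)(q-b)=(q-1)(qs-c).
\end{equation}

\emph{Both late.} Then $n-q\le b<q$, $2q>n$ and $c>0$. The two first layers share their leading part, so we subtract it: put $P_0=1+t^{nk}\frac{t^q-t^n}{1-t^q}$. By Proposition~\ref{prop:E1} and Lemma~\ref{lem:rank},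
\[
P-P_0=t^{nk+qs+b}(1+O(t))\qquad\text{and}\qquad P-P_0=t^{nk+\lambda}(1+O(t)).
\]
Indeed, for $\mathrm A$ the layers $j\ge2$ contribute $O(t^{2nk+qs+2b})$, and for $\mathrm B$ they contribute $O(t^{2nk+q\nu+q})$ with $2nk+q\nu+q>nk+n+q\nu\ge nk+\lambda$. Hence $qs+b=\lambda\ge n+c$. By \eqref{eq:ell}, $(n-1)(q-b)\ge(q-1)(n-b)$, and by \eqref{eq:id} this says $(n-q)(b-1)\le0$. So $b=1$ and $qs+1=n+c$. From $b\ge n-q$ we get $q=n-1$, hence $c=q(s-1)$ and $s\ge2$. The forms are linked through $\mathrm A(n-1,n-1,s-1)$ by (I2) and (I3).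

\emph{Both flat, $b+q=n$.} Then $s=1$, and $2q>n$, so $c\le0$. Equation \eqref{eq:ell} becomes $(q-1)c=b(b-1)\ge0$. So $c=0$, $b=1$, $q=n-1$, which is (I2) with $s=0$.

\emph{Both flat, $b+q<n$.} Again $s=1$. By Proposition~\ref{prop:E2}(a), $E_2^{\mathrm A}$ has lowest term $t^{q+b}$ with $q+b<\min(n,2q)$, and by (W1) so does $E_2^{\mathrm B}$. In Proposition~\ref{prop:E2}(b) this excludes $E_2^{\mathrm B}=O(t^{2q})$; in the other cases the lowest term is $t^p$ (in the second case $p<n<2q$). So $p=q+b$ and $q-c=n-b$. Then \eqref{eq:ell} and \eqref{eq:id} give $b=1$. Thus $p=q+1$, $c=q+1-n$, $n\ge q+2$, and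
\[
E_2^{\mathrm A}=t^{q+1}-[\![q>2]\!]\,(t^{q+2}-t^{2q}).
\]
For $q\ge3$ the coefficient of $t^{q+2}$ is $-1$. There are three ranges of $n$.
\begin{itemize}
\item $2q<n<3q$. The bound $c\ge-q$ gives $n\le2q+1$, so $n=2q+1$, and $E_2^{\mathrm B}=t^{q+1}$. For $q\ge3$ the coefficients of $t^{q+2}$ differ, and $q+2<n$. For $q=2$ we get $n=5$, $c=-2$, which is (I6).
\item $n=2q$. Again $E_2^{\mathrm B}=t^{q+1}$. For $q\ge3$ the coefficients of $t^{q+2}$ differ, and $q+2<n$. For $q=2$ we get $n=4$, $c=-1$, which is (I4).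
\item $q+2\le n<2q$. Then $q\ge3$, $c<0$, and $E_2^{\mathrm B}=t^{2q}+t^{q+1}-t^n$. Its coefficient of $t^{q+2}$ is $-1$ only if $n=q+2$. Then $c=-1$, which is (I4).
\end{itemize}
This completes the proof of Proposition~\ref{prop:compare}.

\begin{example}
For $n=6$ the forms $\mathrm A(1,3,1)$ and $\mathrm B(3,-2)$ have $m=3$, $\ell=11$ and $E_1=t^3$. Their second layers are $t^4-t^5+t^6$ and $t^4$, so $T(6k+1,6;3,1)$ and $T(4,3;6,k)$ are separated by the coefficient of $t^{12k+5}$ in $P$.
\end{example}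

\subsection{Proof of the main theorems}

\begin{proof}[Proof of Theorem~\ref{thm:list}]
Part (a) is Corollary~\ref{cor:nf} together with Lemma~\ref{lem:layers}(b), which shows that the knot of a normal form is nontrivial. Part (b) is contained in Corollary~\ref{cor:class}. For (c), equal polynomials imply a chain of relations by Proposition~\ref{prop:compare}, a chain of relations implies isotopy by Proposition~\ref{prop:iso}, and isotopic knots have equal Alexander polynomials.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]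
If $\Delta_K\doteq\Delta_{K'}\doteq1$, neither knot has a normal form by Lemma~\ref{lem:layers}(b), so both are unknots by Theorem~\ref{thm:list}(a). Otherwise both are knots of normal forms, these have the same $(n,k)$ by Theorem~\ref{thm:list}(b), and they are equal or have isotopic knots by Theorem~\ref{thm:list}(c).
\end{proof}

\begin{thebibliography}{9}

\bibitem{AP}
Adnan and Kyungbae Park, \emph{The Alexander polynomial of twisted torus knots in the complementary range}, arXiv:2610.34813 (2026).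

\bibitem{Birman}
Birman, \emph{Braids, Links and Mapping Class Groups}.

\end{thebibliography}
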